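# Subsets of $\mathbb N$ decide definability over $(\mathbb N,+,k^{\mathbb N})$

## 1. The first guess: a new relation leaves a new set of numbers

Fix an integer $k>1$. We take $0\in\mathbb N$ and write $\Gamma=k^{\mathbb N}=\{k^n:n\in\mathbb N\}$, so $1\in\Gamma$. The structure of these notes is $\mathcal X=(\mathbb N,+,k^{\mathbb N})$. "Definable" means first-order definable with parameters.

Add to $\mathcal X$ a relation $E\subseteq\mathbb N^d$ that was not definable before. The expansion $(\mathcal X,E)$ defines new relations, $E$ for one. Must it also define a new set of numbers, that is, a new subset of $\mathbb N$ itself?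

**Definition 1.** A structure $\mathcal X=(X,\dots)$ has the *Michaux–Villemaire property* if for every $d\ge1$ and every $E\subseteq X^d$: whenever $(\mathcal X,E)$ defines the same subsets of $X$ as $\mathcal X$, the set $E$ is already definable in $\mathcal X$.

Presburger arithmetic $(\mathbb N,+)$ has this property (Michaux–Villemaire, 1996). The first guess is that one more predicate as tame as $k^{\mathbb N}$ does no harm. This is the conjecture in our problem, whose source is Chris Schulz, "Sublinear Michaux-Villemaire over $(\mathbb{N}, +, k^\mathbb{N})$", arXiv:2610.26409 (2026). The guess is right.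

**Theorem A.** For every integer $k>1$ the structure $(\mathbb N,+,k^{\mathbb N})$ has the Michaux–Villemaire property.

Before proving it we test it. For a test we must recognize sets of numbers that are *not* $\mathcal X$-definable.

**Definition 2.** For $r\ge1$ let $F_r=\{a/b:a,b\in\mathbb Z,\ |a|\le r,\ 1\le b\le r\}$ and
$$C_r=\Big\{x\in\mathbb Z:\ x=\sum_{i=1}^r a_i\gamma_i\ \text{ with } a_i\in F_r,\ \gamma_i\in\Gamma\Big\}.\tag{1}$$
A set $A\subseteq\mathbb Z$ is *sparse* if $A\subseteq C_r$ for some $r$. For $Z\subseteq\mathbb N$ with indicator function $\chi_Z$, we say that $Z$ is *$p$-periodic off $D$* if $\chi_Z(x)=\chi_Z(x+p)$ for all $x\in\mathbb N\setminus D$.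

For example, $(k^n-1)/(k-1)=\frac1{k-1}k^n-\frac1{k-1}\cdot1$ lies in $C_r$ once $r\ge\max(2,k-1)$, although all its base-$k$ digits are $1$. For a definable set take $U=\{x\ge 1: x<\frac32 k^n\text{ for the largest }k^n\le x\}$. Its indicator changes between $x$ and $x+1$ only at $x=k^n-1$ and at $x=\lceil\frac32k^n\rceil-1\in\{\frac32k^n-1,\frac32k^n-\frac12\}$. All these $x$ lie in $C_3$, so $U$ is $1$-periodic off a sparse set.

Some bookkeeping, used all the time. The coefficient tuples in (1) form a finite set, and multiplying by $r!$ clears denominators, so $C_r$ is $\mathcal X$-definable. Since $0\in F_r\subseteq F_{r+1}$, we have $C_r\subseteq C_{r+1}$ and $C_r+C_s\subseteq C_{r+s}$. Also $C_r=-C_r$ and $[-r,r]\cap\mathbb Z\subseteq C_r$ (take $x=x\cdot1$). Hence sparse sets are closed under subsets, finite unions and translations, and finite sets are sparse.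

We shall prove three facts, none of which uses the tests below.

* (F1) Every $\mathcal X$-definable $Z\subseteq\mathbb N$ is $p$-periodic off a sparse set, for some $p\ge1$ (Lemma 3).
* (F2) $|C_r\cap[0,T]|=O_r((\log T)^r)$ for $T\ge2$ (Lemma 5).
* (F3) If $f:\Gamma\to\Gamma$ is $\mathcal X$-definable, there is $c$ with $f(u)\in\{k^i:0\le i\le c\}\cup\{k^iu:|i|\le c\}$ for all $u$ (Lemma 4(b), for $\mathcal X$ itself).

Now take four relations $E\subseteq\mathbb N^2$ and look for a new set of numbers.

*The relation $\{(k^n,k^{2n})\}$.* With it we define $\{k^n+k^{2n}:n\ge1\}$. If this set were $\mathcal X$-definable, so would be $k^n\mapsto k^{2n}$: for $u=k^n$, $n\ge1$, the number $k^{2n}$ is the only power $w>u$ with $u+w$ in the set, because base-$k$ digits are unique. This contradicts (F3) as soon as $n>c$.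

*The parabola $\{(x,x^2)\}$.* It defines the set of squares. Suppose the squares were $p$-periodic off $C_r$. For $n\ge p$ we have $(n+1)^2-n^2>p$, so $n^2+p$ is not a square and $n^2\in C_r$. That puts about $\sqrt T$ elements of $C_r$ into $[0,T]$, against (F2).

*The exponential $\{(n,k^n)\}$.* It defines $B=\{n+k^n:n\in\mathbb N\}$. Counting alone does not help, since $B$ has only about $\log_k T$ elements up to $T$. But suppose $B$ is $p$-periodic off a sparse set. The gaps of $B$ tend to infinity, so all but finitely many elements of $B$ lie in that set, and $B$ is sparse, say $B\subseteq C_r$. Then $n=(n+k^n)-k^n\in C_{r+1}$ for all $n$, against (F2).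

*Divisibility by powers $\{(u,x):u\in\Gamma,\ u\mid x\}$.* It defines
$$Z=\{x\ge1:\text{the largest power of }k\text{ dividing }x\text{ is}\equiv1\bmod(k+1)\}.\tag{2}$$
Since $k^n\equiv(-1)^n\bmod(k+1)$ and $k+1\ge3$, the set $Z$ consists of the $x\ge1$ for which the exponent of this power is even. *$Z$ is not $p$-periodic off a sparse set, for any $p\ge1$.* Suppose it were, off $C_r$. Let $k^a$ be the largest power of $k$ dividing $p$, and choose $n>a$ with $n\not\equiv a\bmod2$. If $k^n\mid x$ and $k^{n+1}\nmid x$, then $k^a\mid x+p$, while $k^{a+1}\mid x$ and $k^{a+1}\nmid p$ give $k^{a+1}\nmid x+p$. So $k^a$ is the largest power dividing $x+p$, whence $\chi_Z(x)\ne\chi_Z(x+p)$ and $x\in C_r$. These $x$ have positive density, against (F2). We shall use this computation twice more.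

In all four cases the guess survives. In each we found the new set by a separate trick, however, and the theorem needs an argument for every $E$. The tests do show two different ways in which a set of numbers can be new, and these two turn out to suffice.

**Definition 3.** For an expansion $\mathcal Y$ of $\mathcal X$ (by any relations) consider the conditions

* (P1) every $\mathcal Y$-definable $Z\subseteq\mathbb N$ is $p$-periodic off a sparse set, for some $p\ge1$;
* (P2) for each $m\ge1$, every $\mathcal Y$-definable subset of $W_m=\{u_1+\dots+u_m:u_1<\dots<u_m\text{ in }\Gamma\}$ is $\mathcal X$-definable.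

**Theorem B.** For an expansion $\mathcal Y$ of $\mathcal X$ the following are equivalent:

1. every $\mathcal Y$-definable subset of every $\mathbb N^d$ is $\mathcal X$-definable;
2. every $\mathcal Y$-definable subset of $\mathbb N$ is $\mathcal X$-definable;
3. (P1) and (P2).

Neither (P1) nor (P2) can be dropped in (3).

Theorem A is (2)⇒(1) for $\mathcal Y=(\mathcal X,E)$. Trivially (1)⇒(2). In (2)⇒(3), condition (P2) is immediate because $W_m\subseteq\mathbb N$, and (P1) is (F1). So the work is (3)⇒(1), done in Sections 3–8. The last sentence of Theorem B is proved in Section 9.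

## 2. Why slices along lines do not suffice

Suppose $E\subseteq\mathbb N^2$ and $(\mathcal X,E)$ satisfies (2). A sensible first attempt is induction on dimension: restrict $E$ to lines. Each restriction is essentially a definable set of numbers, hence $\mathcal X$-definable, hence periodic off a sparse set. Then one glues the lines together.

The gluing cannot be done from this information. Let $E$ be the parabola $\{(x,x^2)\}$. Every line meets it in at most two points, so *every* slice is finite and $1$-periodic off a finite set. Yet $E$ is not $\mathcal X$-definable, since the squares are not. The new set was a *shadow* of $E$, the image under a linear form, and no slice showed it. A shadow alone is too coarse, though: the set $\{(x,y):x\equiv y\bmod2\}$ and its complement both have all of $\mathbb N$ as their shadow on the first axis.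

A second difficulty concerns the exceptional sets. The diagonal $\{(x,x)\}$ is certainly $\mathcal X$-definable. Its slice over $t$ is $\{t\}$, with exceptional points near $t$, and by (F2) no single $C_r$ contains all $t\in\mathbb N$. So "periodic off one fixed sparse set, on all slices" is false already for the diagonal. One has to allow the exception "$x-y\in C_r$", and more generally exceptions given by all small linear forms. The right target is as follows.

> For $E\subseteq\mathbb N^d$ there are $P,r$ such that $\chi_E(x)=\chi_E(x+Pe_1)$ whenever $\ell(x)\notin C_r$ for all integer linear forms $\ell\neq 0$ with coefficients of size at most $r$.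

If we have this, induction on $d$ works. Off the exceptional set we move by $-Pe_1$ until we hit it. On the exceptional set, an equation $\ell(x)=\sum a_i\gamma_i$ eliminates one coordinate of $x$ at the price of new variables $\gamma_i\in\Gamma$. So the induction should be about sets $E\subseteq\Gamma^e\times\mathbb N^d$, starting at $d=0$, where (P2) decides.

The target itself will come from shadows, applied to a well-chosen set. We take all places at which $E$ shows one fixed finite *local pattern*. The shadow of this set of places under $\ell$ is a definable set of numbers, so (P1) applies to it. Then we choose definably one place over each point of the shadow, and use (P2) to show that these places cannot run away. Two neighboring chosen places at bounded distance show the same pattern, and this forces the pattern to be periodic. Sections 3–6 supply the tools and Section 7 carries this out.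

## 3. Types in $\mathcal X$: adjoining powers, then other elements

**Conventions.** Order, subtraction and each natural number are $\emptyset$-definable in $(\mathbb N,+)$. So parameters play no role, and we treat $\mathbb Z$ as interpreted. For $x\ge1$, $\lambda(x)$ is the largest element of $\Gamma$ that is $\le x$. On $\mathbb Z^d$, $|\cdot|$ is the max-norm, $e_1,\dots,e_d$ is the standard basis, and $\ell\in\mathbb Z^d$ also denotes the form $\ell(x)=\sum\ell_ix_i$.

**Reduction to countable languages.** In proving (3)⇒(1), a given definable set uses finitely many symbols, and (P1), (P2) pass to reducts of $\mathcal Y$ that still expand $\mathcal X$. So we assume that the language of $\mathcal Y$ is countable. Let $\mathbf M$ be a nonprincipal ultrapower of $\mathcal Y$ over $\mathbb N$. By Łoś's theorem it is an elementary extension of $\mathcal Y$ ("transfer"), and it is $\aleph_1$-saturated: a countable set of formulas in finitely many variables, with parameters in $\mathbf M$, is realized as soon as each of its finite subsets is. The same holds for its reduct, as an extension of $\mathcal X$.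

Let $M$ be the universe of $\mathbf M$, $G=M\cup-M$ its ordered group of differences, and $\Gamma(M)$, $C_r(M)$, $\lambda$ the natural extensions. *Standard* means in $\mathbb Z$ (or $\mathbb Q$). *Finite* means bounded by a standard integer, and a finite element of $G$ is standard, by transfer. Division with remainder by a standard $n\ge1$ works in $G$, so congruences mod $n$ make sense there.

For $u,w\in\Gamma(M)$ write $u\sim w$ if $w=k^iu$ for a standard $i\in\mathbb Z$, and $u\ll w$ if $k^iu<w$ for all standard $i$. If neither $u\ll w$ nor $w\ll u$, then $k^{-j}u\le w\le k^iu$ for some standard $i,j$, and by transfer $w$ is one of the finitely many $k^lu$ in between. So exactly one of $u\sim w$, $u\ll w$, $w\ll u$ holds.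

Let $\mathbb Q\Gamma$ be the $\mathbb Q$-span of $\Gamma(M)$ in the ordered group $\mathbb Q\otimes G$. Padding with zero coefficients and enlarging $r$, we see that
$$G\cap\mathbb Q\Gamma=\bigcup_{r\ge1}C_r(M).\tag{3}$$

For each $n\ge1$ the sequence $k^i\bmod n$ is eventually periodic. Fix $N_n\ge1$ such that $(k^i\bmod n)_{i\ge N_n}$ is $N_n$-periodic (a large multiple of the period).

**Definition 4.** A *good* subgroup is a countable subgroup $V\le G$ with $1\in V$ that is pure ($nx\in V$, $n\ge1$, $x\in G$ imply $x\in V$) and satisfies $\lambda(|x|)\in V$ for $0\ne x\in V$. Put $\Gamma_V=\Gamma(M)\cap V$. A *good isomorphism* $\phi:V\to V'$ of good subgroups is an isomorphism of ordered groups with $\phi(1)=1$ and $\phi(\lambda(|x|))=\lambda(|\phi(x)|)$ for $x\ne0$.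

For example, $\mathbb Z$ is good. If $u\in\Gamma(M)$ is infinite, $\mathbb Z+\mathbb Zu$ is not pure: for $k=10$ its pure hull contains $y=(u-1)/9$. Here $\lambda(y)=u/10$, because $u/10\le(u-1)/9<u$ for $u\geq 10$. The pure hull contains $u/10$ too, and Lemma 1(a) will show that it is good.

Three remarks. First, $\Gamma_V\supseteq\Gamma$ is closed under $\gamma\mapsto k\gamma$ and, by purity, under $\gamma\mapsto\gamma/k$ for $\gamma>1$. Second, inverses of good isomorphisms are good, and $\phi(\Gamma_V)=\Gamma_{V'}$, since $\gamma\in\Gamma_V$ gives $\phi(\gamma)=\phi(\lambda(\gamma))=\lambda(\phi(\gamma))\in\Gamma(M)$. Third,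
$$\phi(v)\equiv v\bmod n\qquad(v\in V,\ n\ge1):\tag{4}$$
write $v=a+nv_1$ with $0\le a<n$. Then $v_1\in V$ by purity, and $\phi(v)=a+n\phi(v_1)$.

**Lemma 1.** (a) *Adjoining a power.* Let $\phi:V\to V'$ be good, $u\in\Gamma(M)\setminus V$, and let $u'\in\Gamma(M)$ satisfy, for all $w\in\Gamma_V$: $w<u\Rightarrow\phi(w)<u'$ and $w>u\Rightarrow\phi(w)>u'$, and $u'\equiv u\bmod n$ for all standard $n\ge1$. Then $\phi$ extends to a good isomorphism with $u\mapsto u'$ on the pure hull $V_1$ of $V+\mathbb Zu$, and $\Gamma_{V_1}=\Gamma_V\cup(k^{\mathbb Z}u\cap G)$. Such $u'$ exist.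

(b) *Adjoining another element.* Let $\phi:V\to V'$ be good, $x\in M\setminus V$, with $\lambda(|v+mx|)\in V$ for all $v\in V$, $m\in\mathbb Z$ with $v+mx\ne0$. Let $x'\in M$ satisfy, for $v\in V$, $m\ge1$: $v<mx\Rightarrow\phi(v)<mx'$ and $v>mx\Rightarrow\phi(v)>mx'$, and $x'\equiv x\bmod n$ for all $n\ge1$. Then $\phi$ extends to a good isomorphism with $x\mapsto x'$ on the pure hull $V_1$ of $V+\mathbb Zx$, and $\Gamma_{V_1}=\Gamma_V$. Such $x'$ exist.

(c) Good isomorphisms have the back-and-forth property; hence they preserve all $\mathcal X$-formulas.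

*Proof.* **Step 1: preparation for (a).** We show that $u,u'$ are infinitely far, multiplicatively, from the old powers. By purity $u\not\sim w$ for $w\in\Gamma_V$, so $w\ll u$ or $u\ll w$. If $w\ll u$, then $k^iw\in\Gamma_V$ lies below $u$ for every $i\ge0$, so $k^i\phi(w)<u'$, that is, $\phi(w)\ll u'$. If $u\ll w$, then $w$ is infinite and every $k^{-i}w\in\Gamma_V$ lies above $u$, so $u'\ll\phi(w)$. With $w=1$ we see that $u,u'$ are infinite. Also $u'\notin V'$: otherwise $u'=\phi(w)$ with $w\in\Gamma_V$, and $w\ne u$ gives $\phi(w)<u'$ or $\phi(w)>u'$.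

**Step 2: existence of $u'$.** The conditions are countably many, so by saturation we may consider finitely many. They amount to $\phi(w_1)<u'<\phi(w_2)$ (or no upper bound) with $w_1<u<w_2$ in $\Gamma_V$, and one congruence mod $n$. Here $k^iw_1<u<w_2$ for all standard $i$, so $k^i\phi(w_1)<\phi(w_2)$ for all standard $i$. Let $N=N_n$. For powers $w,u\ge k^N$ some $k^jw$ with $0\le j<N$ is $\equiv u\bmod n$; this holds in $\mathbb N$ and transfers. Apply it to $w=k^{N+1}\phi(w_1)$.

**Step 3: the extension in (a) is an isomorphism of groups.** For $y\in V_1$ with $ny=v+mu$, $n\ge1$, let $\phi_1(y)$ be the $y'\in G$ with $ny'=\phi(v)+mu'$. It exists: by (4), $\phi(v)+mu'\equiv v+mu\equiv0\bmod n$. It is well defined and injective, as the restriction of the $\mathbb Q$-linear isomorphism $\mathbb QV\oplus\mathbb Qu\to\mathbb QV'\oplus\mathbb Qu'$; the sums are direct because $u\notin V$, $u'\notin V'$ and $V,V'$ are pure. Conversely, if $ny'=\phi(v)+mu'$ with $y'\in G$, the same congruence shows that $n$ divides $v+mu$ in $G$. So the image is the whole pure hull of $V'+\mathbb Zu'$.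

**Step 4: it preserves order.** We compare signs of $v+mu$ and $\phi(v)+mu'$. If $v=0$ or $m=0$ this is clear. Otherwise let $w=\lambda(|v|)\in\Gamma_V$, so $w\le|v|<kw$. If $w\ll u$, the sign of $v+mu$ is that of $m$; if $u\ll w$, it is that of $v$. Since $\lambda(|\phi(v)|)=\phi(w)$, Step 1 gives the same for $\phi(v)+mu'$.

**Step 5: it respects $\lambda$.** Let $0<y\in V_1$, $ny=v+mu$. If $m=0$ then $y\in V$ by purity, and there is nothing to show. Let $m\ne0$. If $v=0$ or $\lambda(|v|)\ll u$, then $m>0$ and $\frac m{2n}u\le y\le\frac{2m}nu$, so $\lambda(y)=k^iu$ for a standard $i$. If $w=\lambda(|v|)\gg u$, then $v>0$ and $\frac1{2n}v\le y\le\frac2nv$, so $\lambda(y)=k^iw$ for a standard $i$. Thus $\lambda(y)\in\Gamma_V\cup(k^{\mathbb Z}u\cap G)\subseteq V_1$, by purity. The map $\phi_1$ sends this set into $\Gamma(M)$; note that $k^iu'\in\Gamma(M)$ for all standard $i$, as $u'$ is infinite. The inequalities $\lambda(y)\le y<k\lambda(y)$ are preserved, so $\phi_1(\lambda(y))=\lambda(\phi_1(y))$. Hence $V_1$, its image and $\phi_1$ are good. Applied to $y=\lambda(y)\in\Gamma_{V_1}$, this also gives $\Gamma_{V_1}=\Gamma_V\cup(k^{\mathbb Z}u\cap G)$.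 This proves (a).

**Step 6: existence of $x'$ in (b).** Here $x>0$, since $0\in V$, so the condition with $v=0$, $m=1$ reads $0<x'$. We have $v\ne mx$ for $v\in V$, $m\ge1$, by purity. By saturation consider finitely many conditions. Multiplying them by suitable integers we may assume that all involve the same $m$. So we need $\phi(v_1)<mx'<\phi(v_2)$ (or no upper bound) and $x'\equiv x\bmod n$, where $0\le v_1<mx<v_2$. If $v_2-v_1$ were finite, then $mx=v_1+i$ with $i$ standard, so $mx\in V$ and $x\in V$, which is false. So $v_2-v_1$ exceeds every standard integer, hence so does $\phi(v_2)-\phi(v_1)$, and there is room for such an $x'$.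

**Step 7: the extension in (b).** The conditions with $m=1$ give $x'\notin V'$, so $\phi_1$ is defined on the pure hull of $V+\mathbb Zx$ and bijective onto that of $V'+\mathbb Zx'$, exactly as in Step 3. Order is preserved by the cut conditions (for $m>0$ look at $-v$ versus $mx$, for $m<0$ at $v$ versus $|m|x$). Let $0<y$, $ny=v+mx$, $m\ne0$. Then $\gamma=\lambda(ny)\in V$ by hypothesis, and $\lambda(y)=k^i\gamma$ for a standard $i\le0$, so $\lambda(y)\in\Gamma_V$ by purity. Again $\lambda(y)\le y<k\lambda(y)$ is preserved, so $\phi_1$ is good. For $y\in\Gamma_{V_1}$ we get $y=\lambda(y)\in\Gamma_V$.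

**Step 8: back-and-forth.** Let $\phi:V\to V'$ be good and $x\in M\setminus V$. In each of $\omega$ rounds use (a) to adjoin, one after another, the countably many powers $\lambda(|v+mx|)$ not yet present, where $v$ is in the current group and $m\in\mathbb Z$; take unions of chains. The result is a good $\phi_\infty:V_\infty\to V'_\infty$ extending $\phi$ with $\lambda(|v+mx|)\in V_\infty$ for all $v\in V_\infty$, $m\in\mathbb Z$ with $v+mx\ne0$. If $x\notin V_\infty$, apply (b). Since inverses are good, we have back-and-forth. Atomic formulas, namely $x=y$, $x+y=z$ and $x\in\Gamma\Leftrightarrow(x>0\wedge\lambda(x)=x)$, are preserved for arguments in $V\cap M$. Induction on formulas, with the back-and-forth property at quantifiers, gives the claim. $\square$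

**Definition 5.** For $u,u'\in\Gamma^m$ put $u_0=u'_0=1$. Write $u\equiv_{a,N}u'$ if for all $0\le i,j\le m$ and $|b|\le a$ we have $u_i\le k^bu_j\Leftrightarrow u_i'\le k^bu_j'$, and for all $i$ the exponents of $u_i$ and $u_i'$ are congruent mod $N$.

The last condition is $\mathcal X$-definable, since $k^n\bmod(k^N-1)$ determines $n\bmod N$: for $N\ge2$ the numbers $k^j$, $0\le j<N$, are distinct and $<k^N-1$. So there are finitely many classes, each $\mathcal X$-definable. For $m=1$ the classes are the singletons $\{k^n\}$ with $n\le a$ and the sets $\{k^n:n>a,\ n\equiv i\bmod N\}$.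

**Lemma 2.** If $u,u'\in\Gamma(M)^m$ satisfy $u\equiv_{a,a!}u'$ for all standard $a$, they have the same $\mathcal X$-type. Hence for every $\mathcal X$-definable $R\subseteq\Gamma^m$ there are $a,N$ such that $R$ is a union of $\equiv_{a,N}$-classes.

*Proof.* If $u_i$ is finite, comparison with $u_0=1$ gives $u_i'=u_i$. If $u_i$ is infinite, so is $u_i'$, and $u_i\equiv u_i'\bmod n$ for all $n$: in $\mathbb N$, powers $\ge k^{N_n}$ with exponents congruent mod $N_n$ are congruent mod $n$. Start with the identity on $\mathbb Z$ and treat $u_1,u_2,\dots$ in turn by Lemma 1(a). At each stage $\Gamma_V=\Gamma\cup\bigcup_i(k^{\mathbb Z}u_i\cap G)$ over the $u_i$ already treated. If the next $u_j$ is finite or equals $k^bu_i$ for such an $i$, then $u_j'=u_j$ or $u_j'=k^bu_i'$ correspondingly, and nothing is to be done. Otherwise $u_j\notin V$, every $w\in\Gamma_V$ is of the form $k^bu_i$ with $i$ treated or $i=0$, and the equivalences $k^bu_i<u_j\Leftrightarrow k^bu'_i<u'_j$ and the congruences are the hypotheses of Lemma 1(a). So there is a good isomorphism with $u\mapsto u'$, and Lemma 1(c) applies.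

If the second claim failed, then for every $a$ there would be $u\in R$, $u'\in\Gamma^m\setminus R$ with $u\equiv_{a,a!}u'$. These relations get finer as $a$ grows, so saturation yields $u\in R(\mathbf M)$, $u'\notin R(\mathbf M)$ contradicting the first claim. $\square$

**Lemma 3.** Every $\mathcal X$-definable $Z\subseteq\mathbb N$ is $p$-periodic off a sparse set for some $p\ge1$.

*Proof.* **Step 1: a counterexample in $\mathbf M$.** If the lemma fails, then for each $j\ge1$ there is $x_j\in\mathbb N\setminus C_{j+j!}$ with $\chi_Z(x_j)\ne\chi_Z(x_j+j!)$. Since $C_j+([-j!,j!]\cap\mathbb Z)\subseteq C_{j+j!}$, the interval $[x_j-j!,x_j+j!]$ is disjoint from $C_j$. By saturation there are $x,h\in M$, $h\ge1$, with $\chi_Z(x)\ne\chi_Z(x+h)$, $h$ divisible by every standard $n\ge1$, and $C_r(M)\cap[x-h,x+h]=\emptyset$ for all standard $r$. In particular $x\notin\mathbb Q\Gamma$, by (3).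

**Step 2: a domain for Lemma 1(b).** As in Step 8 of Lemma 1, but with identity maps and starting from $\mathbb Z$, build a good $V$ with $\lambda(|v+mx|)\in V$ for all $v\in V$, $m\in\mathbb Z$ with $v+mx\ne0$. Only powers are adjoined and pure hulls taken, so $V\subseteq\mathbb Q\Gamma$. Hence $x\notin V$.

**Step 3: $x$ and $x+h$ have the same type.** We check the hypotheses of Lemma 1(b) for $\phi=\mathrm{id}_V$ and $x'=x+h$. The congruences hold by the choice of $h$. For the cuts we must exclude $mx\le v\le m(x+h)$ with $v\in V$, $m\ge1$. In that case let $g=\lfloor v/m\rfloor$. Then $x\le g\le x+h$, and $g=(v-i)/m$ with $0\le i<m$ standard, so $g\in G\cap\mathbb Q\Gamma$ lies in some $C_r(M)$, a contradiction. So a good isomorphism takes $x$ to $x+h$, and Lemma 1(c) contradicts $\chi_Z(x)\ne\chi_Z(x+h)$. $\square$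

This is (F1), and it completes (2)⇒(3) in Theorem B.

**From now until the end of Section 8, $\mathcal Y$ satisfies (P1) and (P2), and "definable" means $\mathcal Y$-definable.** In particular $\mathcal Y=\mathcal X$ is allowed, by Lemma 3.

## 4. Definable functions between powers

The next lemma is the form in which (P2) will be used. Part (b) says that a definable function with values in $\Gamma$ returns one of its arguments, or $1$, up to a bounded factor, with the *same* bound for all arguments.

**Lemma 4.** (a) Every definable $R\subseteq\Gamma^m$ is $\mathcal X$-definable; hence it is a union of $\equiv_{a,N}$-classes for some $a,N$. (b) For every definable $f:\Gamma^m\to\Gamma$ there is $c$ with $f(u)\in\{k^i:0\le i\le c\}\cup\{k^iu_j:|i|\le c,\ 1\le j\le m\}$ for all $u$.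

*Proof.* (a) Split $R$ according to the weak ordering of the coordinates and delete repeated coordinates; so we may assume $R\subseteq\{u_1<\dots<u_m\}$. There $u\mapsto\sum u_i$ is injective, by uniqueness of base-$k$ expansions. So $R=\{u:u_1<\dots<u_m,\ \sum u_i\in A\}$, where $A=\{\sum u_i:u\in R\}\subseteq W_m$ is definable. By (P2) $A$ is $\mathcal X$-definable, hence so is $R$. Now use Lemma 2.

(b) Let $a,N$ be as in (a) for the graph of $f$, and $c=a+N$. Let $u_i=k^{n_i}$, $n_0=0$, $f(u)=k^n$. Suppose $|n-n_j|>a+N$ for all $0\le j\le m$. Then $n$ and $n+N$ lie on the same side of each $n_j$, both at distance more than $a$, and they are congruent mod $N$. So $(u,k^{n+N})\equiv_{a,N}(u,k^n)$, and $(u,k^{n+N})$ is also in the graph, a contradiction. $\square$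

## 5. Counting and recognizing sparse sets

**Lemma 5.** $|C_r\cap[0,T]|=O_r((\log T)^r)$ for $T\ge2$. (This concerns $\mathcal X$ only and uses neither (P1) nor (P2).)

*Proof.* The only danger is that a small $x$ needs huge powers that cancel. We claim that there is $A$ such that every $x\in C_r$, $x\ge1$, is $\sum_{i\le r}a_i\gamma_i$ with $a_i\in F_r$ and all $\gamma_i\le Ax$. If not, saturation gives $x\in C_r(M)$, $x\ge1$, with no such representation for any standard $A$. Take any representation $x=\sum a_i\gamma_i$ and group the $\gamma_i$ by $\sim$: $x=\sum_c\alpha_c\delta_c$ with class representatives $\delta_1\ll\delta_2\ll\cdots$ and standard $\alpha_c\in\mathbb Q$. Let $c^*$ be maximal with $\alpha_{c^*}\ne0$. The classes above $c^*$ contribute $0$ in total, so we may replace each of their terms by $0\cdot1$. The terms below are negligible, so $x\ge\frac12\alpha_{c^*}\delta_{c^*}>0$. Together with $x\ge1$ this shows that the new representation has all $\gamma_i\le Ax$ for some standard $A$, a contradiction.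

There are at most $|F_r|^r(1+\log_k(AT))^r$ representations with all $\gamma_i\le AT$. These cover all $x\in C_r$ with $1\le x\le T$, whence the bound. $\square$

With (F2) proved, and (F3) being Lemma 4(b) for $\mathcal Y=\mathcal X$, the tests of Section 1 are complete.

We want to say "sparse" by one first-order formula, uniformly in families. The definition quantifies over $r$ outside the formula, so we need another criterion.

**Definition 6.** A set $A\subseteq\mathbb N$ is *PS* if there is $q\ge1$ such that for every $l$ there is $y$ for which every interval of $q$ consecutive integers inside $[y,y+l]$ meets $A$.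

For example, the even numbers are PS with $q=2$, and $\bigcup_n[k^n,k^n+n]$ is PS with $q=1$ (for given $l$ take $y=k^l$). The condition is first-order, uniformly in definable families. The key is that a non-sparse definable set fills long intervals, even intervals as long as a fixed proportion of their distance from $0$.

**Lemma 6.** Let $A\subseteq\mathbb N$ be definable and not sparse, and $p$-periodic off $C_r$. There are $\varepsilon>0$ and infinitely many $v\in\Gamma$ for which there is an interval $J=[j_0,j_1]\subseteq[0,v]$ with $j_1-j_0\ge\varepsilon v$, $J\cap C_r=\emptyset$ and $A\cap[j_0,j_0+p)\ne\emptyset$.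

*Proof.* **Step 1: long gaps of $C_r$ that $A$ meets near the left end.** For each $h\ge p$ there are consecutive elements $w_1<w_2$ of $C_r\cap\mathbb N$ with $w_2-w_1>h$ and $A\cap(w_1,w_2)\ne\emptyset$. Otherwise, since $0\in C_r$ and $\Gamma\subseteq C_r$, every element of $A$ would lie in $C_r$ or in a gap of length at most $h$. Then $A\subseteq C_r+[0,h]$ would be sparse. Moving down from an element of $A\cap(w_1,w_2)$ by steps $p$, inside $(w_1,w_2)$, which is disjoint from $C_r$, we stay in $A$. So $A\cap(w_1,w_1+p]\ne\emptyset$.

**Step 2: one configuration with an infinite gap.** By the pigeonhole principle there are fixed $a_i,a_i'\in F_r$ such that for unboundedly many $h$ such a pair has the form $w_1=\sum_{i\le r}a_i\gamma_i$, $w_2=\sum_{i\le r}a_i'\gamma_{r+i}$. Let $R\subseteq\Gamma^{2r}$ be the definable set of $\gamma$ for which these $w_1,w_2$ are in $\mathbb N$, $w_1<w_2$, $C_r\cap(w_1,w_2)=\emptyset$ and $A\cap(w_1,w_1+p]\ne\emptyset$. Let $a,N$ be as in Lemma 4(a) for $R$. By saturation take $\gamma\in R(\mathbf M)$ with $w_2-w_1$ infinite. Let $\delta_0=1\ll\delta_1\ll\dots\ll\delta_f$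 be the minima of the $\sim$-classes of $\{1,\gamma_1,\dots,\gamma_{2r}\}$, write $\gamma_i=k^{E_i}\delta_{c(i)}$ with standard $0\le E_i\le E$, and let $\rho_c\in\{0,\dots,N-1\}$ be the exponent of $\delta_c$ mod $N$, so $\rho_0=0$. Write
$$w_2-w_1=\sum_c\alpha_c\delta_c,\qquad w_2=\sum_c\beta_c\delta_c$$
with standard rationals, and let $c^*$ be maximal with $\alpha_{c^*}\ne0$. As $w_2-w_1$ is positive and infinite, $c^*\ge1$ and $\alpha_{c^*}>0$.

**Step 3: copies in $\mathbb N$ with gap proportional to position.** We keep the classes below $c^*$ at bounded size and push all others up together. Let $B$ be a multiple of $N$ with $B>a+E+N$. For $n\ge1$ put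
$$\delta_c^{(n)}=k^{cB+\rho_c}\ (c<c^*),\qquad\delta_c^{(n)}=k^{nB+cB+\rho_c}\ (c\ge c^*),\qquad\gamma_i^{(n)}=k^{E_i}\delta^{(n)}_{c(i)}.$$
Note $\delta_0^{(n)}=1$. Exponents of elements of different classes differ, in the right direction, by more than $B-N-E>a$. Within a class the exponent differences are unchanged, and so are all exponents mod $N$. So $\gamma^{(n)}\equiv_{a,N}\gamma$, and by transfer $\gamma^{(n)}\in R$. For the corresponding $w_i^{(n)}$ we have, as $n\to\infty$,
$$w_2^{(n)}-w_1^{(n)}=\alpha_{c^*}k^{nB+c^*B+\rho_{c^*}}+O(1),\qquad w_2^{(n)}=O(k^{nB}).$$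
For $n$ large let $v$ be the least power $\ge w_2^{(n)}$, so $v=O(k^{nB})$ and $v\to\infty$, and let $J=[w_1^{(n)}+1,w_2^{(n)}-1]$. Then $J\subseteq[0,v]$, its length is at least $\varepsilon v$ for a fixed $\varepsilon>0$, and membership of $\gamma^{(n)}$ in $R$ gives the other two properties. $\square$

Here (P2) is really needed. In the expansion of $\mathcal X$ by $\{(k^n,k^{2n})\}$ let $A=\bigcup_n[k^{2n},k^{2n}+k^n]$. It is $1$-periodic off a sparse set, and not sparse by Lemma 5, having at least $k^n$ elements up to $2k^{2n}$. Take $C_r$ containing all points where the indicator changes. An interval $J\subseteq[0,v]$ as in Lemma 6 with $p=1$ would start in $A$ and avoid all changes, so it would lie in a single block and have length at most $k^n\le\sqrt v$ (up to finitely many small blocks).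

**Lemma 7.** A definable $A\subseteq\mathbb N$ is sparse iff it is not PS. Hence in a definable family $(A_t)$ of subsets of $\mathbb N$, $\{t:A_t\text{ sparse}\}$ is definable.

*Proof.* Let $A$ be not sparse. By (P1), $A$ is $p$-periodic off some $C_r$, and Lemma 6 gives arbitrarily long $J$. Let $a\in A\cap[j_0,j_0+p)$. As $J\cap C_r=\emptyset$, we get $a+ip\in A$ for $i\ge0$ as long as $a+ip\in J$. Since $a<j_0+p$, every $p$ consecutive integers in $J$ contain one of these. So $A$ is PS with $q=p$.

Conversely let $A\subseteq C_r$ be PS with $q$. For $l$ large let $[y,y+l]$ be as in Definition 6, and let $x_0$ be the least element of $A\cap[y,y+l]$, so $x_0\le y+q$. For every interval $I\subseteq[0,l-q]$ of $q$ consecutive integers, $x_0+I\subseteq[y,y+l]$ meets $A$, so $I$ meets $A-x_0\subseteq C_r+C_r\subseteq C_{2r}$. As $l$ is arbitrary, $C_{2r}$ meets every interval of $q$ consecutive natural numbers, contradicting Lemma 5. $\square$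

## 6. One period for a whole family

By (P1) each member $A_t$ of a definable family has a period off a sparse set, but the period may depend on $t$. For $A_t=t\mathbb N$, $t\ge1$, no common $p$ exists: if $t\nmid p$, all multiples of $t$ are points of change, and they are too many by Lemma 5. The next lemma says that such families are not definable.

**Lemma 8.** If $P\subseteq\mathbb N_{\ge1}$ is infinite and definable, then $\{(p,i)\in P\times\mathbb N:p\mid i\}$ is not definable.

*Proof.* Suppose it is. **Step 1: a modulus for each power.** For $u\in\Gamma$ let $\pi(u)=\min\{p\in P:p\ge u\}$. The relation $\pi(u)\mid x$ on $\Gamma\times\mathbb N$ is definable. We show that $\pi(u)$ is essentially a divisor of a bounded multiple of $u$.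

**Step 2: $\pi(u)$ divides $Lv$ for some power $v$, with $L$ fixed.** Let $\tau(u,v)$ be the least $v'\in\Gamma$ with $v'>v$ and $\pi(u)\mid v'-v$ (and $1$ if there is none). For fixed $u$ and all large $v$ such $v'$ exists, as $k^i\bmod\pi(u)$ is eventually periodic. Lemma 4(b) gives $c$, independent of $u$, with $\tau(u,v)\in\{k^i,k^iu,k^iv:|i|\le c\}$. For $u$ fixed and $v$ large, $\tau(u,v)>v$ leaves only $\tau(u,v)=k^Tv$ with $1\le T\le c$. Hence $\pi(u)\mid(k^T-1)v$, so $\pi(u)\mid Lv$ with $L=\prod_{T=1}^c(k^T-1)$.

**Step 3: $v$ can be taken comparable to $u$.** Let $\varphi(u)$ be the least $v\in\Gamma$ with $\pi(u)\mid Lv$. By Lemma 4(b), $\varphi(u)\le k^{c'}u$ for a constant $c'$. Both are powers of $k$, so $\varphi(u)\mid k^{c'}u$ and $\pi(u)\mid Lk^{c'}u$. As $\pi(u)\ge u$, the quotient $m(u):=Lk^{c'}u/\pi(u)$ lies in $\{1,\dots,Lk^{c'}\}$, and each $\{u:m(u)=m\}$ is definable.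

**Step 4: divisibility by powers becomes definable.** With $m=m(u)$,
$$u\mid x\iff\pi(u)m\mid Lk^{c'}x\iff\exists x''\,(mx''=Lk^{c'}x\ \wedge\ \pi(u)\mid x'').$$
So $\{(u,x)\in\Gamma\times\mathbb N:u\mid x\}$ is definable, and hence so is the set $Z$ of (2). By the computation after (2), which used only Lemma 5, $Z$ violates (P1). $\square$

**Lemma 9 (uniform periods).** Let $(A_t)_{t\in T}$, $T\subseteq\mathbb N^l$, be a definable family of subsets of $\mathbb N$. There is $p\ge1$ such that for every $t\in T$, $A_t$ is $p$-periodic off a sparse set (depending on $t$).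

*Proof.* Put $A_t=\emptyset$ for $t\in\mathbb N^l\setminus T$. Let $S_t$ be the set of $i\in\mathbb Z$ such that $D_t(i)=\{x\in\mathbb N:x+i\in\mathbb N,\ \chi_{A_t}(x)\ne\chi_{A_t}(x+i)\}$ is sparse. This is a subgroup of $\mathbb Z$. Indeed $0\in S_t$, and $D_t(-i)=D_t(i)+i$. Moreover
$$D_t(i+j)\subseteq D_t(i)\cup(D_t(j)-i)\cup[0,|i|],$$
because for $x$ on the left either $x+i<0$, so $x<|i|$, or $\chi_{A_t}$ changes between $x$ and $x+i$ or between $x+i$ and $x+i+j$. By (P1) $S_t\ne0$, so $S_t=p(t)\mathbb Z$ with $p(t)\ge1$. By Lemma 7, $\{(t,i):i\in S_t\}$ is definable. Hence so are the function $p$, the set $P=\{p(t):t\in\mathbb N^l\}$, and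
$$\{(p,i)\in P\times\mathbb N:p\mid i\}=\{(p,i)\in P\times\mathbb N:\exists t\,(p(t)=p,\ i\in S_t)\}.$$
By Lemma 8, $P$ is finite. Take a common multiple of its elements. $\square$

## 7. Local patterns and periodicity in $\Gamma^e\times\mathbb N^d$

**Proposition 10.** Let $d\ge1$, $e\ge0$ and let $E\subseteq\Gamma^e\times\mathbb N^d$ be definable. There are $P\ge1$ and $r$ such that for all $u\in\Gamma^e$, $x\in\mathbb N^d$: if $\ell(x)\notin C_r$ for every $\ell\in\mathbb Z^d$ with $0<|\ell|\le r$, then $\chi_E(u,x)=\chi_E(u,x+Pe_1)$.

**Definition 7.** Put $E_u=\{x:(u,x)\in E\}\subseteq\mathbb N^d\subseteq\mathbb Z^d$. For $c\in\mathbb N$ let $B(c)=\{t\in\mathbb Z^d:|t|\le c\}$ and let the *pattern* of radius $c$ at $(u,x)$ be $Q_c(u,x)=\{t\in B(c):x+t\in E_u\}$. A set $Q\subseteq B(c)$ is *$b$-periodic* if $t\in Q\Leftrightarrow t+b\in Q$ whenever $t,t+b\in B(c)$. Call $x\in M^d$ *generic* if $\ell(x)\notin C_r(M)$ for all $0\ne\ell\in\mathbb Z^d$ and all standard $r$.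

For instance $(x_1,2x_1)$ is never generic: the form $(2,-1)$ takes the value $0$ on it. Coordinates of generic $x$ are infinite, as $[-r,r]\subseteq C_r$.

The mechanism is this observation: for the same $u$,
$$Q_c(u,y)=Q_c(u,y+b)=Q\ \Longrightarrow\ Q\text{ is }b\text{-periodic}.\tag{5}$$
Indeed, for $t,t+b\in B(c)$: $t+b\in Q\Leftrightarrow y+b+t\in E_u$ (using $Q=Q_c(u,y)$) $\Leftrightarrow t\in Q$ (using $Q=Q_c(u,y+b)$). So if a pattern recurs at a *small* displacement $b$, it is periodic. We produce small displacements from the shadow of all places showing the pattern.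

*A toy run.* Let $e=0$, $d=2$, $E=\{x\in\mathbb N^2:x_1\equiv x_2\bmod2\}$, $\ell=e_1$, $c\ge1$ and $Q=\{t\in B(c):t_1\equiv t_2\bmod2\}$. Which places show $Q$? If both coordinates of $x'$ are $\ge c$ and of equal parity, $x'$ does. If a coordinate is $<c$, one of $(c,-c),(-c,c)\in Q$ leads out of $\mathbb N^2$, and if the parities differ, $0\in Q$ is missed. So the shadow is $\{z:z\ge c\}$. Over $z>c$ choose the place with least maximal entry, and lexicographically least among these: it is $(z,c)$ or $(z,c+1)$, whichever has equal parities. From $z$ to $z+1$ the second entry goes up and down; from $z$ to $z+2$ it is constant. So with step $2$ we find the displacement $b=(2,0)$, and $Q$ is $(2,0)$-periodic. In general the entries will be monotone along a progression of a suitable step $p$, and what matters is that they grow slowly.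

**Claim A.** For each $0\ne\ell\in\mathbb Z^d$ there is $s_\ell\in\mathbb N$ such that for all generic $x\in M^d$, all $u\in\Gamma(M)^e$, and all standard $c$ there is $b\in\mathbb Z^d$ with $|b|\le s_\ell$, $\ell(b)\ne0$ and $Q_c(u,x)$ $b$-periodic.

*Proof.* **Step 1: bring a failure into $\mathcal Y$.** Suppose not. Then for every $s\in\Gamma$ there are a standard $c$, a generic $x$, and $u$ such that $Q=Q_c(u,x)$ is not $b$-periodic for any $b\in B_s:=\{b\in\mathbb Z^d:|b|\le s,\ \ell(b)\ne0\}$. Here $Q$ is a standard finite set. For one sign $\eta=\pm1$ we have $\eta\ell(x)>0$, and then $|\ell(x)|\in A^\eta(\mathbf M)$ for the definable set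
$$A^\eta=\{\eta\ell(x'):x'\in\mathbb N^d,\ Q_c(u',x')=Q\text{ for some }u'\in\Gamma^e\}\cap\mathbb N.$$
Since $|\ell(x)|\notin C_r(M)$ for all $r$, the set $A^\eta$ is not sparse. Some $\eta$ occurs for infinitely many $s$. It then works for all $s$, because $B_{s'}\subseteq B_s$ for $s'\le s$. Replacing $\ell$ by $\eta\ell$, which does not change $B_s$, we take $\eta=1$. Now $A^\eta$ is nonempty, so $Q$ is realized in $\mathcal Y$ itself. Hence for every $s\in\Gamma$ there is $(c,u^0,x^0)\in\mathbb N\times\Gamma^e\times\mathbb N^d$ such that $Q_c(u^0,x^0)$ is not $b$-periodic for any $b\in B_s$, and $\{\ell(x'):\exists u'\ Q_c(u',x')=Q_c(u^0,x^0)\}\cap\mathbb N$ is not sparse.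

**Step 2: choose a bad pattern, and one place over each point of its shadow, definably in $s$.** The condition just found is a definable condition on $(s,c,u^0,x^0)$: equality of patterns and $b$-periodicity are expressed by quantifying over $t$ with $|t|\le c$, and sparsity by Lemma 7. Take the lexicographically least triple. It is definable from $s$; write $c_s$, $Q_s$ for the resulting $c$ and pattern, and put
$$\Sigma_s=\{(u',x'):Q_{c_s}(u',x')=Q_s\},\qquad A_s=\{\ell(x'):(u',x')\in\Sigma_s\}\cap\mathbb N.$$
These are definable families, and no $A_s$ is sparse. For $z\in A_s$ let $(u_s(z),y_s(z))\in\Sigma_s$ with $\ell(y_s(z))=z$ have least maximal entry, and be lexicographically least among these. Let $f_1(s,z),\dots,f_{e+d}(s,z)$ be its entries, $u$-entries first.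

**Step 3: one step length $p$ along which every entry is monotone.** We want to know whether $f_j$ goes up or down from $z$ to $z+p$, but $p$ should be a period of the answer. To avoid the circle, let the step be a parameter $i$ and ask for a period uniform in $i$ as well. Apply Lemma 9 to the definable families, parametrized by $(s,i)\in\Gamma\times\mathbb N$, of the sets $A_s$,
$$\{z\in A_s:z+i\in A_s,\ f_j(s,z+i)>f_j(s,z)\},\qquad\{z\in A_s:z+i\in A_s,\ f_j(s,z+i)<f_j(s,z)\}$$
for $j\le e+d$. Taking a common multiple we get one $p\ge1$, independent of $s$ and $i$. Now put $i=p$. For every $s$ the sets $A_s$,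
$$A^>_{s,j}=\{z\in A_s:z+p\in A_s,\ f_j(s,z+p)>f_j(s,z)\}$$
and, similarly, $A^<_{s,j}$ are $p$-periodic off sparse sets. Let $D_s$ be the union of the sets of $z\in\mathbb N$ at which the indicator function of one of these sets changes between $z$ and $z+p$. Then $(D_s)$ is a definable family of sparse sets.

**Step 4: long intervals free of $D_s$, with a proportion independent of $s$.** For $s,v\in\Gamma$ let $w(s,v)$ be the largest $w\in\Gamma$ for which there is $j_0$ with $[j_0,j_0+w]\subseteq[0,v]\setminus D_s$ and $A_s\cap[j_0,j_0+p)\ne\emptyset$, and $w(s,v)=1$ if there is none. Apply Lemma 6 to $A_s$, $p$ and an $r$ with $D_s\subseteq C_r$. For each $s$ there is $\varepsilon_s>0$ with $w(s,v)\ge\varepsilon_sv$ for infinitely many $v$; rounding a length down to a power of $k$ loses at most a factor $k$, which we absorb into $\varepsilon_s$. A priori $\varepsilon_s$ depends on $s$. But $w:\Gamma^2\to\Gamma$ is definable, so Lemma 4(b) gives $c\ge0$, *independent of $s$*, with $w(s,v)\in\{k^i,k^is,k^iv:|i|\le c\}$. For fixed $s$ and large $v$, $\varepsilon_sv$ exceeds all $k^i$ and $k^is$ with $i\le c$.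 So for each $s$ there are arbitrarily large $v$ with $w(s,v)\ge k^{-c}v$.

**Step 5: the chosen places grow at most linearly, with a constant independent of $s$.** Let $F(s,v)$ be $\lambda$ of the maximum of $1$ and of all entries $f_j(s,z)$, $z\in A_s\cap[0,v]$. By Lemma 4(b) there is $c'$, independent of $s$, with $F(s,v)\le k^{c'}v$ for all $v\ge s$. So these entries are $<k^{c'+1}v$. (This excludes behavior like that of the parabola. If the chosen place over $z$ were $(z,z^2)$, we would get $F(s,k^n)=k^{2n}$, which Lemma 4(b) forbids.)

**Step 6: two neighboring places at bounded distance.** Put $s_0=2dp\,k^{c+c'+1}$, fix $s\ge s_0$ in $\Gamma$, and take $v\ge s$ very large with $w=w(s,v)\ge k^{-c}v$. Let $j_0$ witness $w(s,v)$, let $a_0\in A_s\cap[j_0,j_0+p)$, and $a_i=a_0+ip$ for $0\le i\le n:=\lfloor(w-p)/p\rfloor$. Then $a_i\in[j_0,j_0+w]\subseteq[0,v]$, and $n\ge w/(2p)\ge k^{-c}v/(2p)$ once $w\ge4p$. Since $[j_0,j_0+w]\cap D_s=\emptyset$, all $a_i$ are in $A_s$, and for $i\le n$ membership of $a_i$ in $A^>_{s,j}$ and in $A^<_{s,j}$ does not depend on $i$. So for each $j$ the sequence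
$$f_j(s,a_0),\ f_j(s,a_1),\ \dots,\ f_j(s,a_n)$$
is strictly increasing, strictly decreasing or constant, with values in $[0,k^{c'+1}v)$.

The $u$-entries are powers of $k$. A strictly monotone sequence of them would give $n+1\le\log_kv+c'+2$, impossible for $v$ large. So $u_s(a_i)=:u$ is constant. Each of the $d$ $y$-entries has total variation at most $k^{c'+1}v$. Summing over the $d$ entries and averaging over the $n$ steps, we find $i<n$ such that $b=y_s(a_{i+1})-y_s(a_i)$ satisfies
$$|b|\le\frac{d\,k^{c'+1}v}{n}\le2dp\,k^{c+c'+1}=s_0\le s.$$
Moreover $\ell(b)=a_{i+1}-a_i=p\ne0$, so $b\in B_s$. Both $(u,y_s(a_i))$ and $(u,y_s(a_i)+b)$ lie in $\Sigma_s$, so by (5) $Q_s$ is $b$-periodic. This contradicts the choice of $Q_s$. $\square$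

The contradiction depends on $c,c',p$ not depending on $s$: only then can we choose $s$ larger than $s_0$. This is why Lemma 4(b) was applied to functions of the pair $(s,v)$, and why Lemma 9 was needed.

**Claim B.** There is $P\ge1$ with $\chi_E(u,x)=\chi_E(u,x+Pe_1)$ for all generic $x\in M^d$ and all $u\in\Gamma(M)^e$.

*Proof.* We collect enough periods to span a full lattice of bounded index. For generic $x$ and $u$ let
$$\Lambda=\{b\in\mathbb Z^d:\ x+t\in E_u\Leftrightarrow x+t+b\in E_u\text{ for all }t\in\mathbb Z^d\},$$
with $b,t$ standard. It is a subgroup of $\mathbb Z^d$. For each $\ell\ne0$ there is $b\in\Lambda$ with $|b|\le s_\ell$ and $\ell(b)\ne0$: of the finitely many candidates, some $b$ works in Claim A for infinitely many $c$, and for any $t$ one of these $c$ is $\ge|t|,|t+b|$, so $b\in\Lambda$.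

Choose $\ell_\emptyset\ne0$ arbitrarily. Having linearly independent $b_1,\dots,b_i$ with $i<d$, choose $0\ne\ell_{b_1\dots b_i}\in\mathbb Z^d$ vanishing on them, and consider all $b_{i+1}$ with $|b_{i+1}|\le s_{\ell_{b_1\dots b_i}}$ and $\ell_{b_1\dots b_i}(b_{i+1})\ne0$. Such $b_{i+1}$ are independent of $b_1,\dots,b_i$. This is a finite tree that does not depend on $(u,x)$. Let $S$ be the maximum of the bounds $s_\ell$ occurring in it. By the previous paragraph, for every generic $x$ and every $u$ some branch lies in $\Lambda$, so $\Lambda$ contains $d$ linearly independent vectors of norm $\le S$. Their determinant $\Delta$ satisfies $1\le|\Delta|\le d!\,S^d$, and $\Delta\mathbb Z^d\subseteq\Lambda$ by Cramer's rule. So $P=(d!\,S^d)!$ is a multiple of $\Delta$ and $Pe_1\in\Lambda$; take $t=0$. $\square$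

*Proof of Proposition 10.* Take $P$ from Claim B. If no $r$ worked, then for each $r$ there would be $(u,x)$ with $\chi_E(u,x)\ne\chi_E(u,x+Pe_1)$ and $\ell(x)\notin C_r$ for all $0<|\ell|\le r$. These conditions get stronger as $r$ grows. By saturation there would be $(u,x)$ in $\mathbf M$ with $x$ generic and $\chi_E(u,x)\ne\chi_E(u,x+Pe_1)$, contradicting Claim B. $\square$

## 8. Descent on the number of coordinates

**Theorem 11.** Every definable $E\subseteq\Gamma^e\times\mathbb N^d$ is $\mathcal X$-definable ($e,d\ge0$).

*Proof.* We use induction on $d$, for all $e$ simultaneously. The case $d=0$ is Lemma 4(a). Let $d\ge1$ and take $P,r$ from Proposition 10. Increasing $r$ only strengthens the hypothesis there, so we may assume $r\ge P$. Let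
$$H=\{x\in\mathbb N^d:\ell(x)\in C_r\text{ for some }0<|\ell|\le r\},$$
an $\mathcal X$-definable set. It contains all $x$ with $x_1<P$: take $\ell=e_1$ and recall $[-r,r]\cap\mathbb Z\subseteq C_r$.

**Step (i): on $H$ one coordinate can be eliminated.** We show that for every definable $E'\subseteq\Gamma^e\times\mathbb N^d$ the set $E'\cap(\Gamma^e\times H)$ is $\mathcal X$-definable. $H$ is the finite union of the $\mathcal X$-definable sets
$$H_{\ell,a}=\Big\{x\in\mathbb N^d:\exists\gamma\in\Gamma^r\ \ \ell(x)=\sum a_i\gamma_i\Big\},\qquad0<|\ell|\le r,\ a\in F_r^r.$$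
Fix $\ell,a$, and $j$ with $\ell_j\ne0$. Let $\hat x\in\mathbb N^{d-1}$ be $x$ without its $j$-th coordinate. Let $E''$ be the set of $(u,\gamma,\hat x)\in\Gamma^{e+r}\times\mathbb N^{d-1}$ such that
$$x_j:=\ell_j^{-1}\Big(\sum a_i\gamma_i-\sum_{i\ne j}\ell_ix_i\Big)\in\mathbb N$$
and the resulting $x$ satisfies $(u,x)\in E'$. By induction $E''$ is $\mathcal X$-definable. And for $x\in H_{\ell,a}$,
$$(u,x)\in E'\iff\exists\gamma\in\Gamma^r\ \Big[\ell(x)=\sum a_i\gamma_i\ \wedge\ (u,\gamma,\hat x)\in E''\Big].$$

**Step (ii): off $H$ we move down to $H$.** For $x\in\mathbb N^d\setminus H$ let $j\ge1$ be least with $x-jPe_1\in H$. It exists because $x_1\ge P$ and $\{x_1<P\}\subseteq H$. Put $\theta(x)=x-jPe_1$. The function $\theta$ is $\mathcal X$-definable: the first coordinate of $\theta(x)$ is the largest $y_1<x_1$ with $y_1\equiv x_1\bmod P$ and $(y_1,x_2,\dots,x_d)\in H$. The points $x-iPe_1$, $1\le i<j$, are not in $H$, so Proposition 10 gives $\chi_E(u,x-iPe_1)=\chi_E(u,x-(i-1)Pe_1)$ for these $i$. Hence $\chi_E(u,x)=\chi_E(u,\theta(x)+Pe_1)$. With $E'=\{(u,y):(u,y+Pe_1)\in E\}$ we get, for $x\notin H$,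
$$(u,x)\in E\iff(u,\theta(x))\in E'\cap(\Gamma^e\times H).$$
By step (i) applied to $E$ and to $E'$, the set $E$ is $\mathcal X$-definable. $\square$

With $e=0$ this is (3)⇒(1). So the equivalences of Theorem B hold, and with them Theorem A.

## 9. Neither (P1) nor (P2) can be dropped

We no longer assume (P1) and (P2). We give two expansions of $\mathcal X$, each satisfying exactly one of the two conditions and violating (2), hence (1).

**(P1) cannot be dropped.** Let $\mathcal Y=(\mathbb N,+,k^{\mathbb N},V_k)$, where $V_k(x)$ is the largest power of $k$ dividing $x$ for $x\ge1$, and $V_k(0)=1$. Since $\Gamma=\{x:V_k(x)=x\}$, it is interdefinable with $(\mathbb N,+,V_k)$. The set $Z$ of (2) is definable in $\mathcal Y$ and violates (P1), as shown in Section 1 using only Lemma 5. So by Lemma 3 condition (2) of Theorem B fails.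

But $\mathcal Y$ satisfies (P2). By the Büchi–Bruyère theorem (see Bruyère, Hansel, Michaux, Villemaire, *Logic and $p$-recognizable sets of integers*, Bull. Belg. Math. Soc. 1 (1994)), the base-$k$ expansions, least significant digit first, of the elements of a subset of $\mathbb N$ definable in $(\mathbb N,+,V_k)$ form a regular language. Let $D\subseteq W_m$ be definable. The word of $k^{n_1}+\dots+k^{n_m}$ with $n_1<\dots<n_m$ is
$$0^{n_1}\,1\,0^{n_2-n_1-1}\,1\cdots1\,0^{n_m-n_{m-1}-1}\,1.$$
In a finite deterministic automaton the letter $0$ acts as a self-map of a finite set of states, and the powers of such a map are eventually periodic. So the transition induced by $0^a$ depends only on the class of $a$ under an equivalence relation whose finitely many classes are singletons and sets $\{a\ge a_0:a\equiv a_1\bmod N\}$. Hence $D$ is a finite union of sets given by $n_1\in S_1$ and $n_{i+1}-n_i-1\in S_{i+1}$ for $1\le i<m$, each $S_i$ being one of these classes. Such sets are $\mathcal X$-definable. With $u_i=k^{n_i}$, a singleton condition reads $u_{i+1}=k^{1+a}u_i$. The other kind says that $u_{i+1}\ge k^{1+a_0}u_i$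 together with a congruence between exponents mod $N$, and exponents mod $N$ are read off mod $k^N-1$. The conditions on $n_1$ are similar.

**(P2) cannot be dropped.** Let $\mathcal Y=(\mathcal X,R)$ with $R=\{(k^n,k^{2n}):n\in\mathbb N\}$. Then (P2) fails: the definable set $\{k^n+k^{2n}:n\ge1\}\subseteq W_2$ is not $\mathcal X$-definable, by the first test of Section 1. In particular (2) fails.

To see that (P1) holds, we repeat Section 3 with the structure on the powers kept in view. Let $\mathbf M$ be a nonprincipal ultrapower of $\mathcal Y$ over $\mathbb N$, and let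
$$\mathcal G=\big(\Gamma,<,\ u\mapsto ku,\ (\{u:u\equiv i\bmod n\})_{n,i},\ R\big).$$
Its extension $\mathcal G(M)$ with universe $\Gamma(M)$ is definable in $\mathbf M$, so it is $\aleph_1$-saturated too.

**Definition 8.** A good isomorphism $\phi:V\to V'$ is *very good* if $\phi|_{\Gamma_V}$ is a partial elementary map of $\mathcal G(M)$, that is, it preserves all formulas of $\mathcal G(M)$ on finite tuples from $\Gamma_V$.

For example, the identity of any good subgroup is very good. Inverses of very good isomorphisms are very good, and so are unions of chains with countable union.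

In Lemma 1(a), let $\phi$ be very good. The set of formulas $\theta(\phi(\bar w),y)$ with $\bar w$ from $\Gamma_V$ and $\mathcal G(M)\models\theta(\bar w,u)$ is countable and finitely satisfiable, because $\phi|_{\Gamma_V}$ is partial elementary. So by saturation there is $u'$ such that $\phi|_{\Gamma_V}\cup\{(u,u')\}$ is partial elementary. Then the hypotheses of Lemma 1(a) hold, since order and congruences belong to the language of $\mathcal G$. The extension is very good, since $\Gamma_{V_1}=\Gamma_V\cup(k^{\mathbb Z}u\cap G)$ and each $k^iu\in G$ is definable from $u$ in $\mathcal G(M)$, with $k^iu\mapsto k^iu'$. In Lemma 1(b), $\Gamma_{V_1}=\Gamma_V$, so very goodness is kept. Hence, as in Step 8 of Lemma 1, very good isomorphisms have the back-and-forth property. They preserve $R$, as $R(x,y)$ with $x,y\in V$ implies $x,y\in\Gamma_V$. So they preserve all $\mathcal Y$-formulas.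

The proof of Lemma 3 uses only Lemma 1(a) with identity maps, followed by Lemma 1(b) with $\phi=\mathrm{id}_V$. The resulting isomorphism, with $x\mapsto x+h$, is the identity on $\Gamma_{V_1}=\Gamma_V$, so it is very good. Therefore that proof applies verbatim to $\mathcal Y$-definable $Z\subseteq\mathbb N$, and (P1) holds. This completes the proof of Theorem B. $\square$

## 10. A Muchnik-type criterion for $\mathcal X$-definability

The descent in Section 8 used only two pieces of information about $E$. Written down separately, they characterize $\mathcal X$-definability.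

**Proposition 12 (Muchnik-type criterion).** Let $E\subseteq\Gamma^e\times\mathbb N^d$, $d\ge1$. Then $E$ is $\mathcal X$-definable iff there are $r\ge P\ge1$ such that

* $\chi_E(u,x)=\chi_E(u,x+Pe_1)$ for all $u\in\Gamma^e$ and all $x\in\mathbb N^d$ with $\ell(x)\notin C_r$ for all $0<|\ell|\le r$;
* for both sets $E'=E$ and $E'=\{(u,y):(u,y+Pe_1)\in E\}$, all slices $E''\subseteq\Gamma^{e+r}\times\mathbb N^{d-1}$ formed in step (i) of Theorem 11 ($0<|\ell|\le r$, $\ell_j\ne0$, $a\in F_r^r$) are $\mathcal X$-definable.

*Proof.* Let $E$ be $\mathcal X$-definable. The structure $\mathcal Y=\mathcal X$ satisfies (P1) by Lemma 3 and (P2) trivially, so Proposition 10 gives $P$ and $r$ for the first item, and $r$ may be increased until $r\ge P$. The second item is then clear, since the slices are defined from $E$ in $\mathcal X$. Conversely, given both items, steps (i) and (ii) of the proof of Theorem 11 go through. The induction hypothesis there served only to make these slices $\mathcal X$-definable, and Proposition 10 served only to provide the first item. $\square$
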